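\title{A strictly ergodic action on the Cantor set without dynamical comparison}

\begin{abstract}
For every $d\ge 3$ we construct a minimal, uniquely ergodic, topologically free action of the free product of $d$ copies of $\mathbb Z/2$ on the Cantor set that does not have dynamical comparison. There are clopen sets $A,B$ with $\mu(A)/\mu(B)$ arbitrarily small such that $A$ cannot be cut into clopen pieces and moved into $B$. The obstruction is combinatorial: comparison would produce a clopen orientation of the Schreier graph in which every vertex has an outgoing edge. The space is an inverse limit of finite structures, each of which rules out such orientations at one scale and carries exactly one balanced weight.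
\end{abstract}

\section{Introduction}

Let $G$ be a countable discrete group acting by homeomorphisms on the Cantor set $X$. The action is \emph{minimal} if every orbit is dense, \emph{uniquely ergodic} if there is exactly one $G$-invariant Borel probability measure on $X$, and \emph{strictly ergodic} if it is both. For clopen sets $A,B\subseteq X$ we write $A\prec B$ if there are a partition $A=A_1\sqcup\cdots\sqcup A_n$ into clopen sets and elements $g_1,\dots,g_n\in G$ such that $g_1A_1,\dots,g_nA_n$ are pairwise disjoint subsets of $B$.

The relation $A\prec B$ says that $A$ is smaller than $B$ for a reason visible in the topology: finitely many cuts and finitely many group elements carry $A$ into $B$. Invariant measures give a necessary condition, since $A\prec B$ implies $\mu(A)=\sum_j\mu(g_jA_j)\le\mu(B)$ for every invariant $\mu$. The action has \emph{dynamical comparison} if this condition, with strict inequality, is also sufficient: $A\prec B$ whenever $A,B$ are clopen and $\mu(A)<\mu(B)$ for every invariant Borel probability measure $\mu$.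

The model case is counting. Let $G$ act transitively on finite sets $P_0,P_1,\dots$, let $P_{n+1}\to P_n$ be equivariant surjections, and let $X$ be the inverse limit. The cylinders of level $n$ are permuted transitively, so every orbit meets each of them and an invariant probability measure must give each of them mass $1/|P_n|$; the action is strictly ergodic. Two clopen sets $A,B$ are unions of cylinders of a common level, $\mu(A)<\mu(B)$ means that $A$ contains fewer of them, and transitivity moves the cylinders of $A$ onto distinct cylinders of $B$. So comparison holds. The acting group may well be nonamenable; for instance, $F_2$ acts on the $2$-adic integers through a surjection $F_2\to\mathbb Z$. In a general strictly ergodic action the hypothesis of comparison is still a single numerical inequality, and any point can be moved into any nonempty open set, so one might guess that comparison always holds. The following question comes from \cite{Bell}.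

\begin{quote}
Is there a strictly ergodic action of a (nonamenable) finitely generated group on the Cantor set that fails to have dynamical comparison?
\end{quote}

We show that the answer is yes. For $d\ge1$ let
\[
\Gamma_d=\langle\gamma_1,\dots,\gamma_d\mid\gamma_1^2=\cdots=\gamma_d^2=1\rangle=\mathbb Z/2*\cdots*\mathbb Z/2 .
\]
An action of $\Gamma_d$ is the same as a choice of $d$ homeomorphisms whose squares are the identity. The elements $g\ne1$ of $\Gamma_d$ are exactly the \emph{reduced words} $\gamma_{i_\ell}\cdots\gamma_{i_1}$ with $\ell\ge1$ and $i_{j+1}\ne i_j$ for all $j$. For $d\ge3$ the group contains $F_2$ and is therefore nonamenable: with $a=\gamma_1\gamma_2$ and $b=\gamma_3a\gamma_3$, an alternating product of nonzero powers $a^k$ and $b^l=\gamma_3a^l\gamma_3$ is a reduced word, so $a$ and $b$ generate a free group. An action is \emph{topologically free} if $\{x:gx\ne x\}$ is dense for every $g\ne1$.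

\begin{theorem}\label{thm:main}
Let $d\ge3$ and $\Gamma=\Gamma_d$. There is an action of $\Gamma$ on the Cantor set $X$ with the following properties.
\begin{enumerate}
\item[(a)] The action is minimal and has exactly one invariant Borel probability measure $\mu$.
\item[(b)] There are no clopen sets $O_1,\dots,O_d$ with $O_i\cap\gamma_iO_i=\emptyset$ for all $i$ and $\bigcup_iO_i=X$.
\item[(c)] Dynamical comparison fails. More strongly, for every $M\in\mathbb N$ there are clopen sets $A,B\subseteq X$ with $\mu(B)>M\mu(A)>0$ and $A\not\prec B$.
\item[(d)] The action is topologically free, and in particular faithful.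
\end{enumerate}
\end{theorem}

By (c), weakening the definition of comparison does not help: for any fixed $\varepsilon>0$, taking $M\ge1/\varepsilon$ gives $A\not\prec B$ with $\mu(A)<\varepsilon\mu(B)$, in one and the same action.

Section~\ref{sec:orient} explains why (b) obstructs comparison and shows the mechanism behind (a) and (b) on a partition into eight pieces. Section~\ref{sec:systems} generalizes this partition to finite structures called tree systems, and Section~\ref{sec:successor} refines one tree system into the next. The action is defined in Section~\ref{sec:action}, where (a) and (d) are proved; (b) and (c) follow in Section~\ref{sec:failure}. From here until Section~\ref{sec:range}, $d\ge3$ is fixed, $\Gamma=\Gamma_d$, and the numbers $1,\dots,d$ are called colors.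

\section{Comparison and sinkless orientations}\label{sec:orient}

Let $\Gamma$ act on a compact space $X$. The \emph{Schreier graph} of the action has vertex set $X$ and an edge of color $i$ between $x$ and $\gamma_ix$. In the action we construct the $\gamma_i$ have no fixed points, so every vertex lies on one edge of each color. A \emph{clopen sinkless orientation} is a tuple of clopen sets $(O_1,\dots,O_d)$ as in Theorem~\ref{thm:main}(b). One reads $x\in O_i$ as ``the edge of color $i$ at $x$ points away from $x$'', or ``$x$ claims this edge''. The condition $O_i\cap\gamma_iO_i=\emptyset$ says that no edge is claimed by both endpoints, and $\bigcup_iO_i=X$ says that every vertex claims an edge.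

A single free orbit presents no obstruction: it is a $d$-regular tree, and directing all edges toward a fixed end gives every vertex an outgoing edge. Measure presents no obstruction either. Every vertex lies on $d$ edges and every edge has two endpoints, so there are $d/2>1$ edges per vertex, and supply exceeds demand. Comparison asserts that a surplus in measure can be realized by a clopen piecewise translation. Such a translation moves points by long words, whereas a vertex must claim an adjacent edge. The next two lemmas bridge this gap. The first turns $A\prec B$ into an integer flow along the edges of the Schreier graph: $\psi_i(x)$ is the net amount sent from $x$ to $\gamma_ix$.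

\begin{lemma}[transport]\label{lem:transport}
Let $A,B\subseteq X$ be clopen with $A\prec B$. Then there are a clopen set $B'\subseteq B$ and continuous functions $\psi_1,\dots,\psi_d\colon X\to\mathbb Z$ with
\[
1_A=1_{B'}+\sum_{i=1}^d\psi_i,\qquad \psi_i\circ\gamma_i=-\psi_i .
\]
\end{lemma}

\begin{proof}
Let $A=\bigsqcup_kA_k$ and $g_k\in\Gamma$ witness $A\prec B$, and put $B'=\bigsqcup_kg_kA_k$. Then $1_A-1_{B'}=\sum_k(1_{A_k}-1_{g_kA_k})$. Fix $k$, write $g_k=\gamma_{i_\ell}\cdots\gamma_{i_1}$, and put $U_0=A_k$ and $U_j=\gamma_{i_j}U_{j-1}$. Then
\[
1_{A_k}-1_{g_kA_k}=\sum_{j=1}^{\ell}\bigl(1_{U_{j-1}}-1_{\gamma_{i_j}U_{j-1}}\bigr).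
\]
Since $\gamma_i$ is an involution, $1_U-1_{\gamma_iU}=1_U-1_U\circ\gamma_i$, and this function changes sign under composition with $\gamma_i$. Let $\psi_i$ be the sum, over all $k$, of the terms with $i_j=i$.
\end{proof}

In the second lemma every vertex emits one unit, $\varphi_i(x)$ is the amount that $x$ pushes into its edge of color $i$ (possibly negative), and every edge absorbs at most one unit.

\begin{lemma}[rounding]\label{lem:rounding}
Let $\varphi_1,\dots,\varphi_d\colon X\to\mathbb Z$ be continuous with $\sum_i\varphi_i=1$ and $\varphi_i+\varphi_i\circ\gamma_i\le1$ for all $i$. Then the sets $O_i=\{\varphi_i\ge1\}$ form a clopen sinkless orientation.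
\end{lemma}

\begin{proof}
The sets $O_i$ are clopen because $\varphi_i$ is continuous with values in $\mathbb Z$. If $x$ and $\gamma_ix$ both lay in $O_i$, then $\varphi_i(x)+\varphi_i(\gamma_ix)\ge2$; so $O_i\cap\gamma_iO_i=\emptyset$. The integers $\varphi_1(x),\dots,\varphi_d(x)$ have sum $1$, so one of them is at least $1$.
\end{proof}

Integrality is essential: the constant functions $\varphi_i=1/d$ satisfy both conditions in every action. The lemmas will be used as follows. Suppose that all vertices outside a clopen set $A$ have already claimed distinct edges in a clopen way, and that the points of a clopen set $B$ are endpoints of distinct unclaimed edges. If $A\prec B$, the flow of Lemma~\ref{lem:transport} carries the unit of each point of $A$ to a point of $B$, where an unclaimed edge absorbs it, and Lemma~\ref{lem:rounding} yields a clopen sinkless orientation. So we need a strictly ergodic action with no such orientation, and a pair $A,B$ of this kind with $\mu(A)<\mu(B)$. The following example shows how one finite pattern forces the measure and forbids orientations, both at one scale.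

\begin{example}\label{ex:cube}
Let $d=3$. Suppose that $X$ is partitioned into nonempty clopen sets $X_t$, $t\in\{0,1\}^3$. For a shorter word $s$ let $X_s$ be the union of the $X_t$ over all $t$ that begin with $s$. Assume that
\[
\gamma_1X_0=X_1,\qquad \gamma_2X_{a0}=X_{a1},\qquad\gamma_3X_{ab0}=X_{ab1}\qquad(a,b\in\{0,1\}).
\]
An invariant probability measure then has $\mu(X_a)=\frac12$, hence $\mu(X_{ab})=\frac14$, hence $\mu(X_{abc})=\frac18$: it is determined on the partition.

Now let $(O_1,O_2,O_3)$ satisfy $O_k\cap\gamma_kO_k=\emptyset$, and assume that $O_k$ is a union of sets $X_s$ with $s$ of length $k$. Since $\gamma_1$ exchanges $X_0$ and $X_1$, the set $O_1$ cannot contain both, so it is disjoint from some $X_a$. Since $\gamma_2$ exchanges $X_{a0}$ and $X_{a1}$, the set $O_2$ is disjoint from some $X_{ab}$. In the same way $O_3$ is disjoint from some $X_{abc}$. The points of $X_{abc}$ lie in no $O_k$.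

This excludes only coarse orientations. If $X=\{0,1\}^3$ and $\gamma_k$ flips the $k$th coordinate, the assumptions hold, and the Schreier graph is the cube, which has a sinkless orientation: direct the cycle $000,001,011,010,110,111,101,100$.
\end{example}

To exclude all clopen orientations, the descent of Example~\ref{ex:cube} must be available at every scale, with the exchanged sets as small as we like. The idea is to replace the single vertex found at the end of the descent by a finite tree. The descent will find a tree none of whose vertices claims an edge leaving the tree, and the edges inside cannot serve all vertices, because a tree has one edge fewer than it has vertices.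

\section{Tree systems}\label{sec:systems}

A \emph{$d$-tree} is a finite nonempty tree whose edges are colored by $1,\dots,d$ so that edges at a common vertex have distinct colors. A \emph{port} of a $d$-tree $T$ is a pair $(v,i)$ such that no edge of color $i$ is incident to the vertex $v$. One should think of $T$ as a finite piece of an orbit and of its ports as the edges that leave it. If $T$ has $L$ vertices, there are $dL$ pairs $(v,i)$ and each of the $L-1$ edges accounts for two of them, so
\begin{equation}\label{eq:ports}
T\text{ has }dL-2(L-1)=(d-2)L+2\ge3\text{ ports.}
\end{equation}

We use finite words over $\{0,1\}$. The empty word is $\varepsilon$, the length of $\nu$ is $|\nu|$, the prefix of $\lambda$ of length $k$ is $\lambda|_k$, and $\lambda$ \emph{extends} $\nu$ if $\nu$ is a prefix of $\lambda$ (possibly $\nu=\lambda$). For $a\in\{0,1\}$ put $\bar a=1-a$.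

\begin{definition}\label{def:system}
A \emph{tree system} $\mathcal T$ of \emph{depth} $q\ge2$ has as \emph{nodes} the set $N$ of words of length less than $q$ and as \emph{leaves} the set $\Lambda=\{0,1\}^q$. It consists of
\begin{itemize}
\item a coloring $c\colon N\to\{1,\dots,d\}$,
\item a $d$-tree $T_\lambda$ for every leaf $\lambda$,
\item an assignment of every port $(v,i)$ of $T_\lambda$ to a proper prefix $\nu$ of $\lambda$ with $c(\nu)=i$,
\end{itemize}
subject to \emph{fullness}: for every leaf $\lambda$ and every proper prefix $\nu$ of $\lambda$, the number $n_{\lambda,\nu}$ of ports of $T_\lambda$ assigned to $\nu$ is at least $1$.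
\end{definition}

The \emph{points} of $\mathcal T$ are the pairs $(\lambda,v)$ with $v$ a vertex of $T_\lambda$; they form a finite set $P$. The \emph{ports} of $\mathcal T$ are the triples $(\lambda,v,i)$ with $(v,i)$ a port of $T_\lambda$. For $\nu\in N$ and $a\in\{0,1\}$ let $\Pi_{\nu,a}$ be the set of ports $(\lambda,v,i)$ assigned to $\nu$ such that $\lambda$ extends $\nu a$. These sets partition the ports of $\mathcal T$, and they are nonempty by fullness. Later, ports in $\Pi_{\nu,0}$ will be joined to ports in $\Pi_{\nu,1}$ and to no others.

Fix a color $i$. A point $(\lambda,v)$ either has an edge of color $i$ in $T_\lambda$ or carries the port $(\lambda,v,i)$, which lies in exactly one set $\Pi_{\nu,a}$. So $P$ is partitioned into the following sets $S$, called \emph{$i$-sides}, each of which has a \emph{partner} $S^*$: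
\begin{itemize}
\item \emph{edge sides}: if $\{v,w\}$ is an edge of color $i$ in $T_\lambda$, then $S=\{(\lambda,v)\}$ and $S^*=\{(\lambda,w)\}$;
\item \emph{port sides}: if $c(\nu)=i$ and $a\in\{0,1\}$, then $S=\Sigma_{\nu,a}=\{(\lambda,v):(\lambda,v,i)\in\Pi_{\nu,a}\}$ and $S^*=\Sigma_{\nu,\bar a}$.
\end{itemize}
Sides are nonempty, $S^{**}=S$, and $S\cap S^*=\emptyset$. Let $S_i(p)$ be the $i$-side that contains $p$. A side is always considered together with its color. The set $P$ will index a clopen partition of $X$, and $\gamma_i$ will exchange the part of $X$ over an $i$-side $S$ with the part over $S^*$.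

\begin{example}\label{ex:T0}
The system $\mathcal T_0$ has depth $d$. A node of length $k-1$ has color $k$, the tree $T_\lambda$ is a single vertex $v_\lambda$, and the port $(v_\lambda,k)$ is assigned to $\lambda|_{k-1}$. Every $n_{\lambda,\nu}$ equals $1$. Identifying points with leaves, the side $\Sigma_{\nu,a}$ consists of the leaves that extend $\nu a$. For $d=3$ this is the pattern of Example~\ref{ex:cube}.
\end{example}

Both arguments of Example~\ref{ex:cube} carry over to every tree system. For $w\colon P\to[0,\infty)$ and $S\subseteq P$ write $w(S)=\sum_{p\in S}w(p)$, and call $w$ \emph{balanced} if $w(S)=w(S^*)$ for all sides $S$ of all colors.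

\begin{lemma}[unique weight]\label{lem:weight}
There is exactly one balanced $w$ with $w(P)=1$. It has the form $w(\lambda,v)=u_\lambda$ with $u_\lambda>0$, and for every node $\nu$,
\begin{equation}\label{eq:balance}
\sum_{\lambda\text{ extends }\nu0}n_{\lambda,\nu}u_\lambda=\sum_{\lambda\text{ extends }\nu1}n_{\lambda,\nu}u_\lambda .
\end{equation}
\end{lemma}

\begin{proof}
Since $T_\lambda$ is connected, balance for the edge sides means that $w(\lambda,\cdot)$ is a constant $u_\lambda$. The side $\Sigma_{\nu,a}$ contains exactly $n_{\lambda,\nu}$ points of $T_\lambda$ for each $\lambda$ extending $\nu a$, because all ports assigned to $\nu$ have the same color and hence sit at distinct vertices. So balance for the port sides is the system \eqref{eq:balance}.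

For a word $\beta$ with $|\beta|\le q$ consider the nonnegative vectors $(u_\lambda)_{\lambda\text{ extends }\beta}$ that satisfy \eqref{eq:balance} for all nodes $\nu$ extending $\beta$. We show by downward induction on $|\beta|$ that they form a ray $\mathbb R_{\ge0}u^\beta$ with $u^\beta$ strictly positive. If $\beta$ is a leaf, there is one coordinate and no equation. If $\beta$ is a node, then by induction the equations for nodes extending $\beta0$ or $\beta1$ have the solutions $(r_0u^{\beta0},r_1u^{\beta1})$ with $r_0,r_1\ge0$. The equation for $\beta$ reads $r_0\alpha_0=r_1\alpha_1$, where $\alpha_a=\sum_\lambda n_{\lambda,\beta}u^{\beta a}_\lambda$ is positive by fullness. Its solutions $(r_0,r_1)$ are the nonnegative multiples of $(\alpha_1,\alpha_0)$. For $\beta=\varepsilon$ the normalization $w(P)=1$ selects one point of the ray.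
\end{proof}

Fullness is what makes each equation tie the two subtrees together: if no port were assigned to $\beta$, the factors $r_0,r_1$ would be independent and uniqueness would fail.

\begin{lemma}[existence of a sink]\label{lem:sink}
Suppose that, for each color $i$, some $i$-sides are declared \emph{out}, in such a way that $S$ and $S^*$ are never both out. Then there is a point $p\in P$ such that none of $S_1(p),\dots,S_d(p)$ is out.
\end{lemma}

\begin{proof}
For each node $\nu$ choose $\omega(\nu)\in\{0,1\}$ such that $\Sigma_{\nu,\omega(\nu)}$ is not out. Start at $\varepsilon$ and pass from $\nu$ to $\nu\,\omega(\nu)$ until a leaf $\lambda$ is reached. Every port $(v,i)$ of $T_\lambda$ is assigned to a proper prefix $\nu$ of $\lambda$, and $\lambda$ extends $\nu\,\omega(\nu)$, so $S_i(\lambda,v)=\Sigma_{\nu,\omega(\nu)}$ is not out. Hence a pair $(v,i)$ with $S_i(\lambda,v)$ out comes from an edge of $T_\lambda$, and each edge contributes at most one such pair. If $T_\lambda$ has $L$ vertices, there are at most $L-1$ such pairs, and some vertex $v$ occurs in none of them.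
\end{proof}

\section{Refining a tree system}\label{sec:successor}

A tree system tells us the side into which $\gamma_i$ sends a point, but not the point. To obtain homeomorphisms in the limit, and to apply Lemma~\ref{lem:sink} to finer and finer orientations, we need a second system $\mathcal T'$ and a map $P'\to P$ that sends each side of $\mathcal T'$ to a single point. The trees of $\mathcal T'$ are glued from trees of $\mathcal T$.

\subsection*{Assemblies}
Fix a tree system $\mathcal T$ of depth $q$. \emph{Assemblies} over $\mathcal T$ are $d$-trees whose vertex set is partitioned into copies of the trees $T_\lambda$; they are defined inductively. A single copy of some $T_\lambda$ is an assembly. Let $W$ be an assembly, $e$ a port of $W$ that is a copy of a port in $\Pi_{\nu,a}$, $\kappa$ a leaf extending $\nu\bar a$, and $\delta$ a port of $T_\kappa$ assigned to $\nu$. Take a new copy of $T_\kappa$ and join the vertex of $e$ to the vertex of $\delta$ by an edge of color $c(\nu)$. The result is again a $d$-tree, and it is declared an assembly; we say that $T_\kappa$ is \emph{attached at $e$ through $\delta$}. The ports of an assembly are the ports of its copies that have not been used; we call them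 \emph{open}. By fullness, every leaf $\kappa$ extending $\nu\bar a$ can be attached at $e$, and then all ports of the new copy except $\delta$ are open.

The \emph{type} of a vertex of $W$ is the point $(\lambda,v)\in P$ of which it is a copy, and the type of an open port is the port of $\mathcal T$ of which it is a copy; we say that an open port is in $\Pi_{\nu,a}$, or assigned to $\nu$, if its type is. An edge of color $i$ of $W$ either lies inside a copy or joins a port in some $\Pi_{\nu,0}$ to a port in $\Pi_{\nu,1}$. In the first case the types of its endpoints form partner edge sides, and in the second they lie in partner port sides. Thus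
\begin{equation}\label{eq:types}
\text{if }p,p'\text{ are the types of the endpoints of an edge of color }i,\text{ then }S_i(p')=S_i(p)^*.
\end{equation}

We need two tools. The first lets us place any tree, with any chosen port left open, in an assembly; it will give minimality and fullness of $\mathcal T'$.

\begin{lemma}[reaching]\label{lem:reach}
Let $W$ be an assembly, $e$ an open port of $W$, $\lambda$ a leaf and $\delta$ a port of $T_\lambda$. One can attach finitely many copies, using no port of $W$ other than $e$, so that the last copy is a copy of $T_\lambda$ in which $\delta$ and at least one further port are open.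
\end{lemma}

\begin{proof}
Each attachment below takes place at $e$ or at a port of the copy attached just before. Call a port assigned to $\varepsilon$ a \emph{root port}. Since $q\ge2$, both $\varepsilon$ and the first letter $b$ of a leaf $\kappa$ are proper prefixes of $\kappa$, so $T_\kappa$ has a root port, which lies in $\Pi_{\varepsilon,b}$, and a port assigned to the node $b$. This gives two moves.
\begin{enumerate}
\item[(i)] At an open port assigned to a node $\nu\ne\varepsilon$ attach any admissible copy. Its root ports are open.
\item[(ii)] At an open port in $\Pi_{\varepsilon,a}$ attach $T_\kappa$ with $\kappa$ extending $\bar a$. It has an open port assigned to the node $\bar a$; attach there an admissible $T_{\kappa'}$. Then $\kappa'$ extends $\bar a$, so the last copy has an open port in $\Pi_{\varepsilon,\bar a}$.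
\end{enumerate}
Starting from $e$, apply (i) if $e$ is not a root port, and then (ii) if necessary. In this way we arrive at an open port in $\Pi_{\varepsilon,b}$ for a value of $b$ that we may prescribe. Consequently, for any leaf $\kappa$ and any root port of $T_\kappa$, we can attach $T_\kappa$ through this root port.

If $T_\lambda$ has a root port other than $\delta$, attach $T_\lambda$ through it. Otherwise $\delta$ is the only root port of $T_\lambda$. Let $ba$ be the prefix of $\lambda$ of length $2$, let $\delta'$ be a port of $T_\lambda$ assigned to $b$, and let $\kappa$ be a leaf extending $b\bar a$. Attach $T_\kappa$ through a root port. It has an open port in $\Pi_{b,\bar a}$; attach $T_\lambda$ there through $\delta'\in\Pi_{b,a}$. In both cases $\delta$ is open. By \eqref{eq:ports} the last copy has at least three ports, of which one is used and one is $\delta$.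
\end{proof}

The second tool removes unwanted open ports. By \eqref{eq:ports} the number of open ports grows with every attachment, so all one can hope for is to control their types. For $\omega\colon N\to\{0,1\}$ call a port in $\Pi_{\nu,a}$ \emph{$\omega$-in} if $a=\omega(\nu)$ and \emph{$\omega$-out} otherwise.

\begin{lemma}[closing]\label{lem:close}
Let $\omega\colon N\to\{0,1\}$ and let $e$ be an $\omega$-out open port of an assembly $W$. One can attach finitely many copies, the first one at $e$ and using no other port of $W$, so that all open ports of the new copies are $\omega$-in.
\end{lemma}

\begin{proof}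
Let $e$ be assigned to $\nu$. We use induction on $|\nu|$, for all assemblies at once. Start at $\nu$ and pass from $\nu'$ to $\nu'\omega(\nu')$ until a leaf $\lambda$ is reached. Since $e$ is in $\Pi_{\nu,\overline{\omega(\nu)}}$ and $\lambda$ extends $\nu\,\omega(\nu)$, we can attach $T_\lambda$ at $e$. A port of $T_\lambda$ assigned to a node $\nu'$ extending $\nu$ lies in $\Pi_{\nu',\omega(\nu')}$ and is $\omega$-in. So the $\omega$-out ports of the new copy are assigned to proper prefixes of $\nu$. If $\nu=\varepsilon$ there are none. Otherwise close them one after the other by the induction hypothesis; each closing uses only the port that it closes and creates only $\omega$-in open ports.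
\end{proof}

\begin{example}\label{ex:close}
Take $\mathcal T_0$ with $d=3$ and $\omega\equiv0$, so that the port of color $k$ at $v_\lambda$ is $\omega$-in exactly when $\lambda_k=0$. The vertex $v_{011}$ has $\omega$-out ports of colors $2$ and $3$. The port of color $3$ is assigned to $01$; the proof attaches $v_{010}$. This vertex has an $\omega$-out port of color $2$, assigned to the shorter node $0$, where we attach $v_{000}$. The port of color $2$ of $v_{011}$ is closed by another copy of $v_{000}$. Figure~\ref{fig:close} shows the result.
\end{example}

\begin{figure}[ht]
\centering
\begin{tikzpicture}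
\node[draw,circle,inner sep=1.5pt] (a) at (0,0) {$000$};
\node[draw,circle,inner sep=1.5pt] (b) at (2,0) {$011$};
\node[draw,circle,inner sep=1.5pt] (c) at (4,0) {$010$};
\node[draw,circle,inner sep=1.5pt] (e) at (6,0) {$000$};
\draw (a) -- node[below] {$2$} (b);
\draw (b) -- node[below] {$3$} (c);
\draw (c) -- node[below] {$2$} (e);
\draw[dashed] (a) -- node[right] {$1$} (0,1.2);
\draw[dashed] (b) -- node[right] {$1$} (2,1.2);
\draw[dashed] (c) -- node[right] {$1$} (4,1.2);
\draw[dashed] (e) -- node[right] {$1$} (6,1.2);
\draw[dashed] (a) -- node[below] {$3$} (-1.3,0);
\draw[dashed] (e) -- node[below] {$3$} (7.3,0);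
\end{tikzpicture}
\caption{An assembly over $\mathcal T_0$ for $d=3$. Vertices are labeled by their types, solid lines are edges, dashed lines are open ports, and digits are colors. An edge of color $k$ joins words that agree before position $k$ and differ at position $k$. Every open port of color $k$ sits at a word whose $k$th letter is $0$.}
\label{fig:close}
\end{figure}

\subsection*{The successor}
In the refined system $\mathcal T'$ each port side must lie over one point of $P$. So every node $s$ of $\mathcal T'$ comes with a pair $(\pi,\pi')\in\Pi_{\nu,0}\times\Pi_{\nu,1}$ of ports of $\mathcal T$, all ports in $\Pi'_{s,0}$ have type $\pi$, and all ports in $\Pi'_{s,1}$ have type $\pi'$. A leaf $t$ of $\mathcal T'$ thereby selects one port from the pair at each of its prefixes, and the tree $T'_t$ may have open ports of the selected types only. Such a tree must exist for every $t$, since we have no control over the leaf that the descent in Lemma~\ref{lem:sink} reaches. We therefore make every leaf choose from all possible pairs. A leaf that never selects $\pi\in\Pi_{\nu,0}$ has then selected every port of $\Pi_{\nu,1}$, and Lemma~\ref{lem:close} applies.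

\begin{proposition}\label{prop:successor}
Let $\mathcal T$ be a tree system of depth $q$ and let $m\ge1$. There is a tree system $\mathcal T'$ of depth $q'\ge2^q-1$, whose trees $T'_t$ are assemblies over $\mathcal T$, such that the map $f\colon P'\to P$ sending $(t,u)$ to the type of $u$ satisfies the following.
\begin{enumerate}
\item[(S1)] $n'_{t,s}\ge m$ for every leaf $t$ and every proper prefix $s$ of $t$.
\item[(S2)] For every color $i$ and every $i$-side $S$ of $\mathcal T'$ there are points $p,p'\in P$ with $f(S)=\{p\}$, $f(S^*)=\{p'\}$ and $S_i(p')=S_i(p)^*$.
\item[(S3)] For every leaf $t$ of $\mathcal T'$ and every leaf $\lambda$ of $\mathcal T$, the assembly $T'_t$ contains a copy of $T_\lambda$ that has no open port.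
\end{enumerate}
\end{proposition}

\begin{proof}
Enumerate all triples $(\nu,\pi,\pi')$ with $\nu\in N$, $\pi\in\Pi_{\nu,0}$, $\pi'\in\Pi_{\nu,1}$ as $(\nu_k,\pi_k^0,\pi_k^1)$, $k=1,\dots,q'$. Each node occurs, so $q'\ge|N|=2^q-1\ge3$. The system $\mathcal T'$ has depth $q'$, and a node $s$ of length $k-1$ has color $c'(s)=c(\nu_k)$.

Fix a leaf $t=t_1\cdots t_{q'}$. Call a port of $\mathcal T$ \emph{selected} if it equals $\pi_k^{t_k}$ for some $k$. For each $\nu\in N$, all ports of $\Pi_{\nu,0}$ are selected or all ports of $\Pi_{\nu,1}$ are selected. Indeed, suppose that $\pi\in\Pi_{\nu,0}$ is not selected and let $\pi'\in\Pi_{\nu,1}$. The triple $(\nu,\pi,\pi')$ has some index $k$, and $t_k=0$ would select $\pi$; so $t_k=1$ and $\pi'$ is selected. Choose $\omega\colon N\to\{0,1\}$ such that all $\omega$-in ports are selected.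

We build $T'_t$ in three stages, starting from one copy of any $T_\lambda$. We keep a set $D$ of \emph{reserved} open ports, which are never used, and during the first two stages we keep at least one open port outside $D$. At the start $D=\emptyset$.

\emph{Stage 1.} For each $\lambda\in\Lambda$ in turn, apply Lemma~\ref{lem:reach} at an open port to add a copy of $T_\lambda$, and then attach an admissible copy at each open port of this copy of $T_\lambda$. It now has no open port. At least one copy was attached to it afterward, and that copy has open ports by \eqref{eq:ports}.

\emph{Stage 2.} For each $k\le q'$ repeat the following $m$ times. Write $\pi_k^{t_k}=(\lambda,v,i)$. Apply Lemma~\ref{lem:reach} at an open port outside $D$ to add a copy of $T_\lambda$ in which $(v,i)$ is open, and put this port into $D$, \emph{reserved for $k$}. The further open port given by the lemma stays outside $D$.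

\emph{Stage 3.} Apply Lemma~\ref{lem:close} to each $\omega$-out open port outside $D$.

Let $T'_t$ be the resulting assembly. An open port of $T'_t$ is either reserved for some $k$, and then has type $\pi_k^{t_k}$, or it is $\omega$-in, and then its type is selected. Assign a port reserved for $k$ to $t|_{k-1}$, and assign every other open port to $t|_{k-1}$ for some $k$ such that its type is $\pi_k^{t_k}$. The color of such a port is $c(\nu_k)=c'(t|_{k-1})$. Each proper prefix $t|_{k-1}$ receives at least the $m$ ports reserved for $k$. So $\mathcal T'$ is a tree system, (S1) holds, and (S3) holds by Stage~1.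

For edge sides of $\mathcal T'$, (S2) is \eqref{eq:types}. Let $S=\Sigma'_{s,a}$ be a port side with $|s|=k-1$. A port in $\Pi'_{s,a}$ belongs to a leaf $t$ with $t|_{k-1}=s$ and $t_k=a$, so it has type $\pi_k^a$. Hence $f$ maps $S$ to the point $p$ that carries $\pi_k^a$ and $S^*$ to the point $p'$ that carries $\pi_k^{\bar a}$, and with $i=c(\nu_k)$ we have $S_i(p)=\Sigma_{\nu_k,a}$ and $S_i(p')=\Sigma_{\nu_k,\bar a}$.
\end{proof}

\section{The action}\label{sec:action}

Let $\mathcal T_0$ be the system of Example~\ref{ex:T0}, and let $\mathcal T_{n+1}$ be obtained from $\mathcal T_n$ by Proposition~\ref{prop:successor} with $m=2n+3$. Write $q_n$, $\Lambda_n$, $P_n$ for the depth, leaves and points of $\mathcal T_n$, and $f_n\colon P_{n+1}\to P_n$ for the type map. The level of a tree $T_\lambda$ or a side is that of its leaf or points. By (S3) the maps $f_n$ are surjective. Let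
\[
X=\Bigl\{x\in\prod_{n\ge0}P_n:\ f_n(x_{n+1})=x_n\text{ for all }n\Bigr\},
\]
a closed subset of a product of finite discrete sets, hence compact, metrizable and totally disconnected. For $S\subseteq P_n$ let $[S]=\{x:x_n\in S\}$, and let $[p]=[\{p\}]$ be the \emph{cylinder} of $p$. Cylinders are nonempty by surjectivity, and they form a basis of clopen sets. A clopen set is compact, hence a finite union of cylinders, hence of the form $[S]$ with $S\subseteq P_n$ for all large $n$.

\subsection*{The involutions}
In contrast with the profinite actions of the introduction, $\gamma_i$ does not act on $P_n$; the $n$th coordinate of $\gamma_ix$ is read off from $x_{n+1}$. For $x\in X$ define $y=\gamma_ix$ by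
\[
\{y_n\}=f_n\bigl(S_i(x_{n+1})^*\bigr),
\]
which is a single point by (S2). The side $S_i(x_{n+1})$ contains $x_{n+1}$, so $f_n$ maps it to $\{x_n\}$, and (S2) gives
\begin{equation}\label{eq:partner}
S_i(y_n)=S_i(x_n)^*\qquad\text{for all }n .
\end{equation}
In particular $y_{n+1}\in S_i(x_{n+1})^*$, so $f_n(y_{n+1})=y_n$ and $y\in X$. By \eqref{eq:partner} at level $n+1$, the $n$th coordinate of $\gamma_iy$ is the point of $f_n(S_i(y_{n+1})^*)=f_n(S_i(x_{n+1}))=\{x_n\}$, so $\gamma_i^2$ is the identity. The map $\gamma_i$ is continuous because $y_n$ depends only on $x_{n+1}$. Thus $\Gamma$ acts on $X$ by homeomorphisms. By \eqref{eq:partner}, $\gamma_i[S]\subseteq[S^*]$ and $\gamma_i[S^*]\subseteq[S]$ for every $i$-side $S$, and since $\gamma_i$ is an involution,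
\begin{equation}\label{eq:swap}
\gamma_i[S]=[S^*]\qquad\text{for every $i$-side $S$ of every level.}
\end{equation}
As $S\cap S^*=\emptyset$, the map $\gamma_i$ has no fixed point. For edge sides \eqref{eq:swap} says that the generators move along the trees:
\begin{equation}\label{eq:walk}
\text{if }x_n=(\lambda,v)\text{ and }\{v,w\}\text{ is an edge of color }i\text{ of }T_\lambda,\text{ then }(\gamma_ix)_n=(\lambda,w).
\end{equation}

\subsection*{Minimality}
Let $x\in X$ and $p\in P_n$, and write $x_{n+1}=(t,u)$. By (S3) the tree $T_t$ has a vertex $u'$ of type $p$. Let $i_1,\dots,i_\ell$ be the colors along the path from $u$ to $u'$ in $T_t$ and $g=\gamma_{i_\ell}\cdots\gamma_{i_1}$. Applying \eqref{eq:walk} at each step gives $(gx)_{n+1}=(t,u')$, so $gx\in[p]$. Every orbit meets every cylinder.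

\subsection*{$X$ is a Cantor set}
A nonempty compact, metrizable, totally disconnected space without isolated points is homeomorphic to the Cantor set. Since $q_{n+1}\ge2^{q_n}-1>q_n$, we have $|P_n|\ge2^{q_n}\to\infty$, so $X$ is infinite. If $x$ were isolated, every orbit would meet the open set $\{x\}$, so $X=\Gamma x$ would consist of isolated points, and by compactness $X$ would be finite.

\subsection*{Unique ergodicity}
Let $w_n$ be the weight on $P_n$ given by Lemma~\ref{lem:weight}. If $\mu'$ is an invariant probability measure, then $p\mapsto\mu'([p])$ is balanced on $P_n$ by \eqref{eq:swap}, so $\mu'([p])=w_n(p)$ for all $n$ and $p\in P_n$. We use the following standard fact: a finitely additive probability on the algebra of clopen sets of $X$ extends uniquely to a Borel probability measure. (It is countably additive on this algebra because, by compactness, a clopen set is never an infinite disjoint union of nonempty clopen sets.) So there is at most one invariant probability measure.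

For existence we first show that the weights are compatible. Let $S$ be an $i$-side of level $n$. By (S2) each $i$-side $S'$ of level $n+1$ is mapped to a single point, so $f_n^{-1}(S)$ is a union of such sides; and if $f_n(S')\subseteq S$, then $f_n(S'^*)\subseteq S^*$. Hence $S'\mapsto S'^*$ is a bijection from the sides in $f_n^{-1}(S)$ to the sides in $f_n^{-1}(S^*)$, and $w_{n+1}(f_n^{-1}(S))=w_{n+1}(f_n^{-1}(S^*))$. The weight $p\mapsto w_{n+1}(f_n^{-1}(p))$ is therefore balanced with total mass $1$, and it equals $w_n$ by Lemma~\ref{lem:weight}. So the formula $\mu([S])=w_n(S)$, $S\subseteq P_n$, does not depend on the level and defines a Borel probability measure $\mu$.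

To see that $\mu$ is invariant, let $p\in P_n$. As above, $f_n^{-1}(p)$ is a disjoint union of $i$-sides $S'_1,\dots,S'_r$ of level $n+1$, so $[p]=\bigsqcup_j[S'_j]$. By \eqref{eq:swap} and balance of $w_{n+1}$,
\[
\mu(\gamma_i[p])=\sum_j\mu([S_j'^*])=\sum_jw_{n+1}(S_j'^*)=\sum_jw_{n+1}(S'_j)=\mu([p]).
\]
Thus $\mu$ and its image under $\gamma_i$ agree on clopen sets, hence on Borel sets. This proves Theorem~\ref{thm:main}(a).

\subsection*{Topological freeness}
Deep inside a tree $T_\lambda$ the action looks like the action of $\Gamma$ on its Cayley graph, so we look for points far from all ports. For a vertex $v$ of a $d$-tree $T$ let $r(T,v)$ be the least distance from $v$ to a vertex that carries a port.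

Let $p=(\lambda,v)\in P_n$. By (S3) a tree $T_t$ of level $n+1$ contains a copy of $T_\lambda$ without open ports; let $u$ be the copy of $v$ in it. A path from $u$ to a vertex carrying a port of $T_t$ must leave this copy. It first leaves at a vertex that carries a port of $T_\lambda$, after at least $r(T_\lambda,v)$ steps, and then uses at least one more edge. Hence $f_n(t,u)=p$ and $r(T_t,u)\ge r(T_\lambda,v)+1$.

Let $g=\gamma_{i_\ell}\cdots\gamma_{i_1}$ be a reduced word with $\ell\ge1$. Repeating the step $\ell$ times gives a point $p'=(\lambda',v_0)\in P_{n+\ell}$ with $[p']\subseteq[p]$ and $r(T_{\lambda'},v_0)\ge\ell$. Define $v_1,\dots,v_\ell$ by letting $v_j$ be the neighbor of $v_{j-1}$ along the edge of color $i_j$; this edge exists because $v_{j-1}$ is at distance at most $j-1<\ell$ from $v_0$ and so carries no port. Consecutive colors are distinct, so the walk never backtracks, and in a tree such a walk ends at $v_\ell\ne v_0$. By \eqref{eq:walk}, $(gx)_{n+\ell}=(\lambda',v_\ell)\ne x_{n+\ell}$ for $x\in[p']$. So every cylinder contains points moved by $g$, which proves Theorem~\ref{thm:main}(d).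

\section{Failure of comparison}\label{sec:failure}

\begin{proof}[Proof of Theorem~\ref{thm:main}(b)]
Suppose that $(O_1,\dots,O_d)$ is a clopen sinkless orientation. Choose $n$ such that every $O_i$ is a union of cylinders of level $n$. Let $S$ be an $i$-side of level $n+1$. By (S2) the set $[S]$ lies in one cylinder of level $n$, so it is either contained in $O_i$, in which case we declare $S$ out, or disjoint from $O_i$. If $S$ and $S^*$ were both out, then by \eqref{eq:swap} the nonempty set $[S^*]=\gamma_i[S]$ would lie in $O_i\cap\gamma_iO_i$. So Lemma~\ref{lem:sink} applies to $\mathcal T_{n+1}$ and gives $p\in P_{n+1}$ with $[p]\subseteq[S_i(p)]$ disjoint from $O_i$ for every $i$. This contradicts $\bigcup_iO_i=X$.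
\end{proof}

It remains to find the sets $A$ and $B$ described after Lemma~\ref{lem:rounding}. In each tree $T_\lambda$ of level $n$ direct all edges toward a base vertex. Then every vertex except the base vertex claims an edge, and $A$ consists of the points over base vertices. The edges of the Schreier graph that come from ports assigned to $\varepsilon$ are unclaimed, and by \eqref{eq:swap} each of them has exactly one endpoint over $\Sigma_{\varepsilon,0}$. There is one base vertex per tree and, by (S1), many ports assigned to $\varepsilon$.

\begin{proof}[Proof of Theorem~\ref{thm:main}(c)]
Fix $n\ge1$ and work in $\mathcal T_n$. Choose a vertex $b_\lambda$ of $T_\lambda$ for each $\lambda\in\Lambda_n$, let $j=c(\varepsilon)$, and put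
\[
A=[\{(\lambda,b_\lambda):\lambda\in\Lambda_n\}],\qquad B=[\Sigma_{\varepsilon,0}].
\]
With $u_\lambda$ as in Lemma~\ref{lem:weight}, $\mu(A)=\sum_\lambda u_\lambda>0$, and $\mu(B)$ is the left side of \eqref{eq:balance} for $\nu=\varepsilon$, that is, half the sum of both sides. The system $\mathcal T_n$ was built with $m=2(n-1)+3=2n+1$, so (S1) gives
\[
\mu(B)=\frac12\sum_{\lambda\in\Lambda_n}n_{\lambda,\varepsilon}u_\lambda\ \ge\ \frac{2n+1}2\,\mu(A)\ >\ n\,\mu(A).
\]
We show that $A\not\prec B$. Since $\mu$ is the only invariant probability measure, $n=1$ then gives the failure of comparison, and $n=M$ gives the stronger statement.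

\emph{The claimed edges.} Let $\Theta_i$ be the clopen set of $x$ with $x_n=(\lambda,v)$, $v\ne b_\lambda$, such that the first edge of the path from $v$ to $b_\lambda$ in $T_\lambda$ has color $i$, and let $\theta_i=1_{\Theta_i}$. The sets $\Theta_i$ partition $X\setminus A$, so $\sum_i\theta_i=1-1_A$. Let $x\in\Theta_i$ and let $\{v,w\}$ be the first edge. By \eqref{eq:walk}, $(\gamma_ix)_n=(\lambda,w)$. The only edge of color $i$ at $w$ is $\{v,w\}$, and it is not on the path from $w$ to $b_\lambda$; so $\gamma_ix\notin\Theta_i$. Hence $\theta_i+\theta_i\circ\gamma_i\le1$. If $S_i(x_n)$ is a port side, then so is $S_i((\gamma_ix)_n)$ by \eqref{eq:partner}; neither vertex has an edge of color $i$, and $\theta_i+\theta_i\circ\gamma_i$ vanishes at $x$.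

\emph{The absorbing edges.} Suppose $A\prec B$, and take $B'\subseteq B$ and $\psi_i$ from Lemma~\ref{lem:transport}. Put $h=1_{B'}$. By \eqref{eq:swap}, $\gamma_jB=[\Sigma_{\varepsilon,1}]$ is disjoint from $B$, so $h+h\circ\gamma_j\le1_B+1_{\gamma_jB}\le1$, and $h+h\circ\gamma_j$ vanishes at $x$ unless $S_j(x_n)$ is one of the port sides $\Sigma_{\varepsilon,0},\Sigma_{\varepsilon,1}$. At every point, therefore, one of the functions $\theta_j+\theta_j\circ\gamma_j$ and $h+h\circ\gamma_j$ vanishes and the other is at most $1$.

\emph{Rounding.} Define $\varphi_i=\theta_i+\psi_i$ for $i\ne j$ and $\varphi_j=\theta_j+\psi_j+h$. These functions are continuous and integer-valued, and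
\[
\sum_i\varphi_i=\sum_i\theta_i+\Bigl(h+\sum_i\psi_i\Bigr)=(1-1_A)+1_A=1 .
\]
Since $\psi_i+\psi_i\circ\gamma_i=0$, the two preceding paragraphs give $\varphi_i+\varphi_i\circ\gamma_i\le1$ for all $i$. Lemma~\ref{lem:rounding} yields a clopen sinkless orientation, which contradicts part (b).
\end{proof}

This completes the proof of Theorem~\ref{thm:main}. The parameter $m$ enters only through the inequality $\mu(B)\ge\frac m2\mu(A)$. The constant value $m=3$ would already defeat comparison; letting $m$ grow gives the ratio $M$.

\section{Other groups and the range of $d$}\label{sec:range}

\begin{remark}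
Let $G$ be a countable group with a surjection onto $\Gamma_3$, for instance $G=F_r$ with $r\ge3$. Let $G$ act on $X$ through the surjection. The same homeomorphisms of $X$ occur, so the orbits, the invariant measure and the relation $\prec$ are the same. Hence $G$ has a strictly ergodic action on the Cantor set without dynamical comparison.
\end{remark}

\begin{remark}
In the refinement step the hypothesis $d\ge3$ enters through \eqref{eq:ports}: the third port keeps an unreserved port open in Stage~2 of Proposition~\ref{prop:successor}. For $d=2$ every $d$-tree has exactly two ports, so fullness forces depth at most $2$, while the successor needs depth at least $3$; in the count of Section~\ref{sec:orient}, there is exactly one edge per vertex and no surplus. The restriction is not an artifact of the method. The groups $\Gamma_1=\mathbb Z/2$ and $\Gamma_2$, the infinite dihedral group, have subexponential growth; in $\Gamma_2$ there are two reduced words of each length $\ell\ge1$. By a theorem of Downarowicz and Zhang \cite{DZ}, all actions of groups of subexponential growth on zero-dimensional compact metrizable spaces have comparison. So within the family $\Gamma_d$ the range $d\ge3$ is optimal.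
\end{remark}

\begin{thebibliography}{9}

\bibitem{Bell}
Jamie Bell, \emph{Selfless nonnuclear crossed products}, arXiv:2609.34011 (2026).

\bibitem{DZ}
Downarowicz and Zhang, \emph{Symbolic extensions of amenable group actions and the comparison property}, Mem. Amer. Math. Soc. 281 (2023).

\end{thebibliography}
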